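\title{The Michaux--Villemaire property for addition and the powers of $k$}

\begin{abstract}
Let $k>1$ be an integer. We prove that $(\mathbb{N},+,k^{\mathbb{N}})$ has the Michaux--Villemaire property: a relation $E\subseteq\mathbb{N}^d$ whose addition to the structure creates no new definable subset of $\mathbb{N}$ is already definable. More precisely, an expansion of $(\mathbb{N},+,k^{\mathbb{N}})$ defines no new relation if and only if every subset of $\mathbb{N}$ that it defines is periodic outside a sparse set of rational combinations of boundedly many powers of $k$, and it defines no new set of sums of a fixed number of distinct powers of $k$. Neither condition can be dropped. The proof shows that under the two conditions a definable relation is periodic away from a sparse family of hyperplanes, and then argues by induction on the dimension.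
\end{abstract}

\section{Introduction}\label{sec:intro}

\subsection*{The question}

Throughout, $\mathbb{N}=\{0,1,2,\dots\}$, the integer $k>1$ is fixed, and $\Gamma=k^{\mathbb{N}}=\{1,k,k^2,\dots\}$. A set $E\subseteq X^d$ is \emph{definable} in a first-order structure $\mathcal{X}=(X,\dots)$ if it consists of the tuples that satisfy some first-order formula in the language of $\mathcal{X}$, with parameters from $X$. An \emph{expansion} of $\mathcal{X}$ is a structure obtained by adding further relations on $X$. An expansion may define new sets in any dimension, and one can ask whether something new must already appear in dimension one.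

\begin{definition}\label{def:MV}
A structure $\mathcal{X}=(X,\dots)$ has the \emph{Michaux--Villemaire property} if for every $d\ge1$ and every $E\subseteq X^d$ the following holds: if $(\mathcal{X},E)$ and $\mathcal{X}$ define the same subsets of $X$, then $E$ is definable in $\mathcal{X}$.
\end{definition}

Two extreme cases show what the property measures. If $\mathcal{X}$ defines an injection $X^2\to X$, and hence injections $\beta\colon X^d\to X$, then the property holds for a trivial reason: $\beta(E)$ is a subset of $X$ definable in $(\mathcal{X},E)$, and $E=\beta^{-1}(\beta(E))$. At the other extreme, let $\mathcal{X}$ be an infinite set with no structure and let $E$ be an equivalence relation all of whose classes have two elements. The automorphisms of $(\mathcal{X},E)$ that fix finitely many parameters act transitively outside the classes of the parameters, so $(\mathcal{X},E)$ defines only finite and cofinite subsets of $X$, as does $\mathcal{X}$. But $E$ is not invariant under all permutations fixing a given finite set, so $E$ is not definable in $\mathcal{X}$. The interesting structures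 cannot code tuples by single elements and yet are rigid enough that a new relation leaves a trace on the line.

Michaux and Villemaire (1996) proved that Presburger arithmetic $(\mathbb{N},+)$ has the property. The problem solved here, a conjecture that we take from Schulz \cite{Schulz}, is whether it persists when a predicate for the powers of $k$ is added. From now on
\[
\mathcal{X}=(\mathbb{N},+,\Gamma).
\]
This structure defines no injection $\mathbb{N}^2\to\mathbb{N}$ (Remark~\ref{rem:pairing}), so the trivial argument is not available.

\begin{theorem}\label{thm:A}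
For every integer $k>1$, the structure $(\mathbb{N},+,k^{\mathbb{N}})$ has the Michaux--Villemaire property.
\end{theorem}

\subsection*{Sparse sets and two conditions on subsets of $\mathbb{N}$}

The hypothesis of Definition~\ref{def:MV} is useful only with a description of the subsets of $\mathbb{N}$ that $\mathcal{X}$ defines. For $x\ge1$ let $\lambda(x)$ be the largest element of $\Gamma$ that is at most $x$; the function $\lambda$ is definable in $\mathcal{X}$. Besides arithmetic progressions, $\mathcal{X}$ defines thin sets such as $\Gamma$, $\Gamma+\Gamma$ and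
\[
\{x:(k-1)x+1\in\Gamma\}=\Big\{\tfrac{1}{k-1}k^n-\tfrac{1}{k-1}\cdot 1: n\in\mathbb{N}\Big\},
\]
and mixtures such as $\{x\ge1:\lambda(x)\equiv1 \bmod (k+1)\}=\bigcup_n[k^{2n},k^{2n+1})$, whose indicator function changes between $x$ and $x+1$ only when $x+1\in\Gamma$. The common pattern is periodicity, interrupted at points that are rational combinations of a bounded number of powers.

For $r\ge1$ let $F_r=\{a/b: a,b\in\mathbb{Z},\ |a|\le r,\ 1\le b\le r\}$ and
\[
C_r=\Big\{x\in\mathbb{Z}: x=\sum_{i=1}^r q_i\gamma_i \text{ for some } q_i\in F_r,\ \gamma_i\in\Gamma\Big\}.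
\]
Directly from the definition,
\begin{equation}\label{eq:C}
C_r=-C_r,\qquad C_r+C_s\subseteq C_{r+s},\qquad \Gamma\cup\big([-r,r]\cap\mathbb{Z}\big)\subseteq C_r\subseteq C_{r+1},
\end{equation}
and $C_r$ is definable in $\mathcal{X}$ by a finite disjunction over $(q_1,\dots,q_r)$, after clearing denominators. A set $A\subseteq\mathbb{Z}$ is \emph{sparse} if $A\subseteq C_r$ for some $r$. By \eqref{eq:C}, finite sets are sparse, and subsets, finite unions and translates of sparse sets are sparse. A sparse set has only $O((\log T)^r)$ elements up to $T$ (Lemma~\ref{lem:count}). Write $\chi_Z$ for the indicator function of $Z$. A set $Z\subseteq\mathbb{N}$ is \emph{$p$-periodic off $D$} if $\chi_Z(x)=\chi_Z(x+p)$ for all $x\in\mathbb{N}\setminus D$.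

For an expansion $\mathcal{Y}$ of $\mathcal{X}$ by arbitrary relations, consider two conditions.
\begin{itemize}
\item[(P1)] Every $\mathcal{Y}$-definable set $Z\subseteq\mathbb{N}$ is $p$-periodic off a sparse set, for some $p\ge1$.
\item[(P2)] For each $m\ge1$, every $\mathcal{Y}$-definable subset of $W_m=\{u_1+\dots+u_m: u_1<\dots<u_m \text{ in }\Gamma\}$ is $\mathcal{X}$-definable.
\end{itemize}
Condition (P1) describes the bulk of a definable set. Condition (P2) expresses the one coding of tuples that $\mathcal{X}$ visibly has: an increasing tuple of powers is recovered from its sum. Each condition excludes a natural expansion. The function $V_k$, which sends $x\ge1$ to the largest power of $k$ dividing $x$, destroys (P1), and the relation $\{(k^n,k^{2n}):n\in\mathbb{N}\}$ destroys (P2). The next theorem says that every proper expansion is caught in one of these two ways.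

\begin{theorem}\label{thm:B}
For an expansion $\mathcal{Y}$ of $\mathcal{X}$ the following are equivalent:
\begin{enumerate}
\item[(1)] every $\mathcal{Y}$-definable subset of every $\mathbb{N}^d$ is $\mathcal{X}$-definable;
\item[(2)] every $\mathcal{Y}$-definable subset of $\mathbb{N}$ is $\mathcal{X}$-definable;
\item[(3)] $\mathcal{Y}$ satisfies \textup{(P1)} and \textup{(P2)}.
\end{enumerate}
Neither \textup{(P1)} nor \textup{(P2)} can be dropped in \textup{(3)}: there is an expansion that satisfies \textup{(P2)} but not \textup{(2)}, and one that satisfies \textup{(P1)} but not \textup{(2)}.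
\end{theorem}

Theorem~\ref{thm:A} is the implication $(2)\Rightarrow(1)$ for $\mathcal{Y}=(\mathcal{X},E)$. The implication $(1)\Rightarrow(2)$ is trivial. Condition (2) gives (P2) at once, and it gives (P1) because $\mathcal{X}$ itself satisfies (P1); this is Proposition~\ref{prop:XP1}, which rests on the analysis of types in Section~\ref{sec:types}.

The main work is $(3)\Rightarrow(1)$. Section~\ref{sec:powers} uses (P2) to describe the definable relations and functions on $\Gamma$; this is the only direct use of (P2). Sections~\ref{sec:sparse} and~\ref{sec:periods} upgrade (P1), a statement about one set at a time, to statements about families: sparseness is definable, and the period can be chosen uniformly. These two sections contain all direct uses of (P1). Section~\ref{sec:generic} proves that a definable relation is periodic away from sparsely many hyperplanes, and Section~\ref{sec:descent} reduces the relation to its traces on those hyperplanes, which have lower dimension. Section~\ref{sec:complements} proves the last sentence of Theorem~\ref{thm:B} and records a recursive criterion for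 definability in $\mathcal{X}$. We begin with an example.

\section{The method on a half-plane}\label{sec:model}

We look at subsets of $\mathbb{Z}^d$ through finite windows. Let $\|\cdot\|$ be the maximum norm and $B(\rho)=\{t\in\mathbb{Z}^d:\|t\|\le\rho\}$ for $\rho\in\mathbb{N}$. The \emph{pattern} of $S\subseteq\mathbb{Z}^d$ at $y$ of radius $\rho$ is
\[
Q_\rho(S,y)=\{t\in B(\rho): y+t\in S\}.
\]
For $b\in\mathbb{Z}^d$, a set $Q\subseteq B(\rho)$ is \emph{$b$-periodic} if $t\in Q\Leftrightarrow t+b\in Q$ whenever $t,t+b\in B(\rho)$. Periods come from repetitions.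

\begin{lemma}\label{lem:overlap}
If $Q_\rho(S,y)=Q_\rho(S,y+b)=Q$, then $Q$ is $b$-periodic.
\end{lemma}

\begin{proof}
Let $t,t+b\in B(\rho)$. Then $t+b\in Q$ if and only if $y+t+b\in S$, because $Q=Q_\rho(S,y)$, and $y+b+t\in S$ if and only if $t\in Q$, because $Q=Q_\rho(S,y+b)$.
\end{proof}

A \emph{definable family} $(A_\tau)_{\tau\in T}$ of subsets of $\mathbb{N}$ is the family of fibers $A_\tau=\{x:(\tau,x)\in A\}$ of a definable set $A\subseteq\mathbb{N}^l\times\mathbb{N}$ over a definable set $T\subseteq\mathbb{N}^l$. If $\mathcal{Y}$ satisfies (P1) and (P2), then for such a family the set $\{\tau:A_\tau\text{ is sparse}\}$ is definable (Lemma~\ref{lem:PS}), and there is one $p\ge1$ such that every $A_\tau$ is $p$-periodic off a sparse set (Lemma~\ref{lem:uniform}). We use these two facts in the example.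

\begin{example}\label{ex:halfplane}
Let $0<\alpha<1$ be irrational and $E=\{(x,y)\in\mathbb{N}^2:y\le\alpha x\}$. We show that $\mathcal{Y}=(\mathcal{X},E)$ cannot satisfy both (P1) and (P2). Suppose it does. The function $g(z)=\lfloor\alpha z\rfloor=\max\{y:(z,y)\in E\}$ is definable. Put $Q_\rho(z)=Q_\rho(E,(z,g(z)))$. If $g(z)\ge\rho$, the window lies inside $\mathbb{N}^2$ and
\[
Q_\rho(z)=\{t\in B(\rho): t_2-\alpha t_1\le\theta\},\qquad \theta=\alpha z-g(z)\in[0,1).
\]

\emph{Large windows have no short period.} Given $s\ge1$, let $\delta=\min\{|b_2-\alpha b_1|:0<\|b\|\le s\}$; then $0<\delta\le1$. The numbers $t_2-\alpha t_1$ are dense in $\mathbb{R}$, so there is $\rho'$ such that every interval $(\theta-\delta,\theta]$ with $\theta\in[0,1)$ contains $t_2-\alpha t_1$ for some $t\in B(\rho')$. Let $\rho=\rho'+s$ and $0<\|b\|\le s$; replacing $b$ by $-b$, assume $b_2-\alpha b_1\ge\delta$. Then $t\in Q_\rho(z)$ and $t+b\in B(\rho)\setminus Q_\rho(z)$. So no pattern $Q_\rho(z)$ with $g(z)\ge\rho$ is $b$-periodic for any $0<\|b\|\le s$. Let $\rho_s$ be the least radius with this property.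

\emph{Some pattern is frequent.} There are finitely many patterns of radius $\rho_s$, and the cofinite set $\{z:g(z)\ge\rho_s\}$ is not sparse. Hence there is a least $z_s$ with $g(z_s)\ge\rho_s$ such that $A_s=\{z: g(z)\ge\rho_s,\ Q_{\rho_s}(z)=Q_{\rho_s}(z_s)\}$ is not sparse. Since sparseness is definable, $(A_s)_{s\ge1}$ is a definable family.

\emph{A frequent pattern has a short period.} Let $p$ be a uniform period for the family and take $s=p$. The set $A_p$ is $p$-periodic off a sparse set $D$ and is not contained in $D$, so there is $z$ with $z,z+p\in A_p$. The vector $b=(p,\,g(z+p)-g(z))$ has norm $p$, and by Lemma~\ref{lem:overlap} the pattern $Q_{\rho_p}(z)$ is $b$-periodic. This contradicts the choice of $\rho_p$.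
\end{example}

Condition (P1) applied to the single set $A_s$ gives a period $p_s$ that may exceed $s$, and then there is no contradiction. The proof depends on the order of quantifiers: one $p$ for all $s$.

For a general relation $E$ three things change. First, there is no distinguished function $g$; we choose definably, for each value $z$ of a linear form, a point where the frequent pattern occurs. Second, we must prove that two chosen points are close. Here (P2) bounds the growth of the chosen points linearly, and (P1), applied again, makes their coordinates monotone along long progressions, so that some increment is short. Third, a relation may have aperiodic patterns on sparsely many hyperplanes. For instance, for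
\[
E=\{(x,y): y\ge1,\ x\le y+\lambda(y)\}
\]
we have $\chi_E(x,y)=\chi_E(x+1,y)$ unless $x-y\in\Gamma$. Moving left from any point until we meet a line $x-y=\gamma$ with $\gamma\in\Gamma$ or the axis $x=0$, we see that $E$ is determined by what happens on these lines and next to them. The traces on all lines $x-y=\gamma$ together form the set $\{(\gamma,y):y\ge1,\ \gamma\le\lambda(y)\}\subseteq\Gamma\times\mathbb{N}$. One coordinate in $\mathbb{N}$ has been traded for a coordinate in $\Gamma$. For this reason the induction is carried out for subsets of $\Gamma^m\times\mathbb{N}^d$, with $m$ arbitrary and $d$ decreasing, and ends at relations on $\Gamma$, where (P2) applies.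

\section{The nonstandard model}\label{sec:prelim}

\subsection*{Conventions}

The order, truncated subtraction, congruence modulo a fixed $n$ and every single natural number are definable in $(\mathbb{N},+)$ without parameters. So parameters play no role, and formulas may refer to integers, coded by pairs of natural numbers. A vector $\ell\in\mathbb{Z}^d$ also denotes the linear form $\ell(x)=\sum_i\ell_ix_i$, and $e_1,\dots,e_d$ is the standard basis. The \emph{exponent} of $k^n$ is $n$.

\begin{lemma}\label{lem:residues}
Let $n,N\ge1$.
\begin{enumerate}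
\item[(a)] If $i,j\ge n!$ and $i\equiv j\bmod n!$, then $k^i\equiv k^j\bmod n$.
\item[(b)] The residue of $k^i$ modulo $k^N-1$ determines $i$ modulo $N$. In particular, the set of powers whose exponent has a given residue modulo $N$ is $\mathcal{X}$-definable.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) Two of $k^0,\dots,k^n$ are congruent, say $k^a\equiv k^{a+\pi}$ with $0\le a<a+\pi\le n$. The sequence $(k^i\bmod n)_{i\ge a}$ is $\pi$-periodic, $a\le n!$, and $\pi\mid n!$. (b) We have $k^i\equiv k^{i\bmod N}$ modulo $k^N-1$, and for $N\ge2$ the numbers $1,k,\dots,k^{N-1}$ are distinct and smaller than $k^N-1$.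
\end{proof}

Let $\mathcal{Y}$ be an expansion of $\mathcal{X}$. A definable set involves finitely many relation symbols, and (P1), (P2) pass to every reduct of $\mathcal{Y}$ that still expands $\mathcal{X}$. To prove $(3)\Rightarrow(1)$ we may therefore \emph{assume that the language of $\mathcal{Y}$ is countable}. No other assumption on $\mathcal{Y}$ is made before Section~\ref{sec:powers}.

\subsection*{Transfer and saturation}

Many statements below assert that some bound is uniform. We prove them by passing to a model in which the failure of all bounds is witnessed by one element. Fix an ultrapower $\mathcal{Y}^*$ of $\mathcal{Y}$ by a nonprincipal ultrafilter on $\mathbb{N}$. Let $\mathbb{N}^*$ be its universe and $\mathcal{X}^*$ its reduct to the language of $\mathcal{X}$. For a definable set $A$, let $A^*$ be the set defined in $\mathcal{Y}^*$ by the same formula; definable functions such as $\lambda$ keep their names. We use two textbook facts.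
\begin{itemize}
\item \emph{Transfer.} $\mathcal{Y}^*$ is an elementary extension of $\mathcal{Y}$: a first-order sentence with parameters from $\mathbb{N}$ holds in $\mathcal{Y}$ if and only if it holds in $\mathcal{Y}^*$.
\item \emph{Saturation.} Since the language is countable, $\mathcal{Y}^*$ is $\aleph_1$-saturated: a countable set of formulas in finitely many free variables, with parameters from $\mathbb{N}^*$, has a common solution in $\mathcal{Y}^*$ as soon as each finite subset has one.
\end{itemize}
Let $\mathbb{Z}^*=\mathbb{N}^*\cup-\mathbb{N}^*$, an ordered abelian group containing $\mathbb{Z}$. \emph{Standard} means belonging to $\mathbb{Z}$ or $\mathbb{Q}$. An element of $\mathbb{Z}^*$ is \emph{finite} if its absolute value is bounded by a standard integer, in which case it is standard, and \emph{infinite} otherwise. By transfer, division with remainder by a standard $n\ge1$ is possible in $\mathbb{Z}^*$, so congruences modulo $n$ make sense. By Lemma~\ref{lem:residues}(b) we can speak of the exponent modulo $N$ of an element of $\Gamma^*$. We compute in the ordered $\mathbb{Q}$-vector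 space $\mathbb{Q}\otimes\mathbb{Z}^*$. If $\mathbb{Q}\Gamma^*$ is the $\mathbb{Q}$-span of $\Gamma^*$ in it, then
\begin{equation}\label{eq:span}
\mathbb{Z}^*\cap\mathbb{Q}\Gamma^*=\bigcup_{r\ge1}C_r^*,
\end{equation}
the union being over standard $r$. The \emph{$\mathcal{X}$-type} of a tuple from $\mathbb{N}^*$ is the set of formulas in the language of $\mathcal{X}$ that it satisfies in $\mathcal{X}^*$.

\subsection*{Scales}

For $u,w\in\Gamma^*$ write $u\sim w$ if $w=k^iu$ for a standard $i\in\mathbb{Z}$, and $u\ll w$ if $k^iu<w$ for all standard $i$. Let $[u]$ be the $\sim$-class of $u$. Thus $[1]=\Gamma$, and $[u]=\{k^iu:i\in\mathbb{Z}\}$ if $u$ is infinite, since by transfer $u/k\in\Gamma^*$ for $1<u\in\Gamma^*$. By transfer there is no power strictly between $u$ and $ku$. Hence a power lying between two positive standard rational multiples of $u$ belongs to $[u]$, and if $u\not\sim w$ then $u\ll w$ or $w\ll u$. Finally, the leading term of a sum dominates: if $\delta_1\ll\dots\ll\delta_f$ in $\Gamma^*$, $\alpha_j\in\mathbb{Q}$ and $\alpha_f\ne0$, then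
\begin{equation}\label{eq:leading}
x=\sum_{j\le f}\alpha_j\delta_j \text{ has the sign of }\alpha_f,\quad\text{and}\quad \tfrac12|\alpha_f|\delta_f\le|x|\le2|\alpha_f|\delta_f .
\end{equation}

A first application is the counting bound. The difficulty is cancellation: a small number could be written with very large powers.

\begin{lemma}\label{lem:count}
For each $r$ we have $|C_r\cap[0,T]|=O_r((\log T)^r)$ for $T\ge2$. In particular, no infinite arithmetic progression is sparse, and for every $h\geq 1$ some interval of $h$ consecutive natural numbers is disjoint from $C_r$.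
\end{lemma}

\begin{proof}
We claim that there is $K\in\mathbb{N}$ such that every $x\in C_r$ with $x\ge1$ equals $\sum_{i\le r}q_i\gamma_i$ with $q_i\in F_r$ and all $\gamma_i\le Kx$. Otherwise, by saturation, some $x\in C_r^*$ with $x\ge1$ has no such representation for any standard $K$. Write $x=\sum_iq_i\gamma_i$ with $\gamma_i\in\Gamma^*$ and collect the terms by $\sim$-class: $x=\sum_j\alpha_j\delta_j$ with class representatives $\delta_1\ll\delta_2\ll\cdots$ and $\alpha_j\in\mathbb{Q}$. Let $j^*$ be maximal with $\alpha_{j^*}\ne0$. The terms in the classes above $j^*$ add up to $0$; replace each of them by $0\cdot1$. In the new representation every power is $1$ or at most a standard multiple of $\delta_{j^*}$. Since $x\ge1$, and $x\ge\frac12\alpha_{j^*}\delta_{j^*}>0$ by \eqref{eq:leading}, all powers are at most $Kx$ for some standard $K$, a contradiction.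

There are at most $|F_r|^r(1+\log_k(KT))^r$ representations with all $\gamma_i\le KT$, which gives the bound. A set that contains an infinite progression, or meets every interval of $h$ consecutive natural numbers, has at least linearly many elements up to $T$.
\end{proof}

\section{Types in $\mathcal{X}$}\label{sec:types}

We need a sufficient condition for two tuples from $\mathbb{N}^*$ to have the same $\mathcal{X}$-type. The evident invariants of a tuple are the linear inequalities and congruences that it satisfies, together with those satisfied by the values of $\lambda$ at linear combinations, and so on. We show by a back-and-forth argument that there are no others.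

\subsection*{Good isomorphisms}

A subgroup $V\le\mathbb{Z}^*$ is \emph{pure} if $nx\in V$ with $x\in\mathbb{Z}^*$ and standard $n\ge1$ implies $x\in V$. It is \emph{good} if it is countable and pure, contains $1$, and contains $\lambda(|x|)$ for all $0\ne x\in V$. The group $\mathbb{Z}$ is good. Put $\Gamma_V=\Gamma^*\cap V$; by purity, $\Gamma_V$ is a union of $\sim$-classes, and it contains $\Gamma$. A \emph{good isomorphism} is an isomorphism $\varphi\colon V\to V'$ of ordered groups between good subgroups with $\varphi(1)=1$ and $\varphi(\lambda(|x|))=\lambda(|\varphi(x)|)$ for $x\ne0$. Its inverse is good, the union of a countable chain of good isomorphisms is good, and $\varphi(\Gamma_V)=\Gamma_{V'}$ because $x\in\Gamma^*$ if and only if $x\ge1$ and $\lambda(x)=x$. Purity makes congruences automatic: if $v\in V$ and $v=a+nv_1$ with $0\le a<n$, then $v_1\in V$, so $\varphi(v)=a+n\varphi(v_1)$ and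
\begin{equation}\label{eq:cong}
\varphi(v)\equiv v\bmod n\qquad\text{for all }v\in V\text{ and standard }n\ge1 .
\end{equation}
For $x\in\mathbb{Z}^*$ let $V[x]=\{y\in\mathbb{Z}^*: ny\in V+\mathbb{Z}x\text{ for some }n\ge1\}$, a countable pure subgroup.

\begin{lemma}\label{lem:extend}
Let $\varphi\colon V\to V'$ be good, $x\in\mathbb{Z}^*\setminus V$, $x'\in\mathbb{Z}^*\setminus V'$, and $x\equiv x'\bmod n$ for all standard $n\ge1$. Then $\varphi$ extends to a group isomorphism $\varphi_1\colon V[x]\to V'[x']$ with $\varphi_1(x)=x'$. If $\varphi_1$ preserves the order, and $\lambda(y)\in V[x]$ and $\varphi_1(\lambda(y))\in\Gamma^*$ for all $0<y\in V[x]$, then $\varphi_1$ is a good isomorphism.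
\end{lemma}

\begin{proof}
By purity $x\notin\mathbb{Q}V$ and $x'\notin\mathbb{Q}V'$, so $\varphi$ extends to a $\mathbb{Q}$-linear isomorphism $\psi\colon\mathbb{Q}V\oplus\mathbb{Q}x\to\mathbb{Q}V'\oplus\mathbb{Q}x'$ with $\psi(x)=x'$. If $y\in V[x]$ and $ny=v+mx$, then $\varphi(v)+mx'\equiv v+mx\equiv0\bmod n$ by \eqref{eq:cong}, so $\psi(y)\in\mathbb{Z}^*$ and $\psi(y)\in V'[x']$. The same congruence read backwards shows $\psi^{-1}(V'[x'])\subseteq V[x]$. Let $\varphi_1=\psi|_{V[x]}$. Under the additional hypotheses, the inequalities $\lambda(y)\le y<k\lambda(y)$ are preserved and $\varphi_1(\lambda(y))$ is a power, so $\varphi_1(\lambda(y))=\lambda(\varphi_1(y))$. Thus both groups are closed under $\lambda$, and $\varphi_1$ is good.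
\end{proof}

Adding an arbitrary element $x$ may create new values of $\lambda$. We therefore extend in two kinds of steps: first we add all the powers that $x$ will require, one class at a time, and then we add $x$ itself.

\begin{lemma}[Adding a power]\label{lem:power}
Let $\varphi\colon V\to V'$ be good and $u\in\Gamma^*\setminus V$. Consider the following conditions on $u'\in\Gamma^*$: for all $w\in\Gamma_V$, $w<u$ implies $\varphi(w)<u'$ and $w>u$ implies $\varphi(w)>u'$; and $u'\equiv u\bmod n$ for all standard $n\ge1$.
\begin{enumerate}
\item[(a)] Some $u'\in\Gamma^*$ satisfies these conditions.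
\item[(b)] For every such $u'$, the map $\varphi$ extends to a good isomorphism $V[u]\to V'[u']$ with $u\mapsto u'$, and $\Gamma_{V[u]}=\Gamma_V\cup[u]$.
\end{enumerate}
\end{lemma}

\begin{proof}
Since $\Gamma_V$ is a union of classes and $u\notin V$, each $w\in\Gamma_V$ satisfies $w\ll u$ or $u\ll w$. Taking $w=1$ shows that $u$ is infinite.

(a) There are countably many conditions, so by saturation it suffices to satisfy finitely many. Finitely many congruences follow from one, modulo some $n$, and finitely many inequalities from $\varphi(w_1)<u'$ and possibly $u'<\varphi(w_2)$, where $w_1<u<w_2$ lie in $\Gamma_V$ (we may take $w_1=1$ if no lower bound occurs). As $k^iw_1<u<w_2$, we have $k^i\varphi(w_1)<\varphi(w_2)$ for all standard $i$. Let $N=n!$. By Lemma~\ref{lem:residues}(a) and transfer, for any powers $w,u\ge k^N$ one of $w,kw,\dots,k^{N-1}w$ is congruent to $u$ modulo $n$. With $w=k^N\varphi(w_1)$ this gives the required $u'$.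

(b) If $w\ll u$, then all elements of $[w]\subseteq\Gamma_V$ are below $u$, so their images are below $u'$ and $\varphi(w)\ll u'$. If $u\ll w$, then $w/k^i\in\Gamma_V$ is above $u$ for all $i$, so $\varphi(w)/k^i>u'$ and $u'\ll\varphi(w)$. In particular $u'$ is infinite and $u'\notin\varphi(\Gamma_V)=\Gamma_{V'}$, so $u'\notin V'$. Let $\varphi_1$ be the isomorphism of Lemma~\ref{lem:extend}.

\emph{Order.} It suffices to compare the signs of $v+mu$ and $\varphi(v)+mu'$ for $v\in V$, $m\in\mathbb{Z}$, and only the case $v\ne0\ne m$ needs an argument. Let $w=\lambda(|v|)$, so that $w\le|v|<kw$ and $\varphi(w)\le|\varphi(v)|<k\varphi(w)$. If $w\ll u$, both signs are that of $m$. If $u\ll w$, they are the signs of $v$ and $\varphi(v)$, which agree.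

\emph{The function $\lambda$.} Let $0<y\in V[u]$ and $ny=v+mu$. If $m=0$, then $y\in V$ and $\lambda(y)\in\Gamma_V$. Let $m\ne0$. If $v=0$ or $\lambda(|v|)\ll u$, then $m>0$ and $\frac{m}{2n}u\le y\le\frac{2m}{n}u$; since $y/k<\lambda(y)\le y$, we get $\lambda(y)\in[u]$. If $w=\lambda(|v|)\gg u$, then $v>0$ and $\frac1{2n}v\le y\le\frac2nv$, so $\lambda(y)\in[w]\subseteq\Gamma_V$. In all cases $\lambda(y)\in\Gamma_V\cup[u]\subseteq V[u]$, and $\varphi_1$ maps this set into $\Gamma^*$, because $\varphi_1(k^iu)=k^iu'$ and $u'$ is infinite. Lemma~\ref{lem:extend} applies. For $y\in\Gamma_{V[u]}$ we have $y=\lambda(y)\in\Gamma_V\cup[u]$.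
\end{proof}

Say that a good subgroup $V$ \emph{absorbs} $x\in\mathbb{N}^*$ if $\lambda(|v+mx|)\in V$ for all $v\in V$ and $m\in\mathbb{Z}$ with $v+mx\ne0$.

\begin{lemma}[Adding an absorbed element]\label{lem:absorbed}
Let $\varphi\colon V\to V'$ be good, and let $x\in\mathbb{N}^*\setminus V$ be absorbed by $V$. Consider the following conditions on $x'\in\mathbb{N}^*$: for all $v\in V$ and standard $m\ge1$, $v<mx$ implies $\varphi(v)<mx'$ and $v>mx$ implies $\varphi(v)>mx'$; and $x'\equiv x\bmod n$ for all standard $n\ge1$.
\begin{enumerate}
\item[(a)] Some $x'\in\mathbb{N}^*$ satisfies these conditions.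
\item[(b)] For every such $x'$, the map $\varphi$ extends to a good isomorphism $V[x]\to V'[x']$ with $x\mapsto x'$, and $\Gamma_{V[x]}=\Gamma_V$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) Again finitely many conditions suffice, and we include $0<x'$, the case $v=0$, $m=1$. Multiplying the inequalities by positive integers we may assume that they all involve the same $m$. So we need one congruence $x'\equiv x\bmod n$, and $\varphi(v_1)<mx'$ and possibly $mx'<\varphi(v_2)$, where $v_1<mx<v_2$. If $v_2-v_1$ were finite, then $mx-v_1$ would be standard, so $mx\in V$ and $x\in V$ by purity. Hence $v_2-v_1$ is infinite, and so is $\varphi(v_2)-\varphi(v_1)$, as $\varphi$ preserves the order and fixes $\mathbb{Z}$. An interval longer than $2mn$ contains $mx'$ for some $x'$ in any prescribed class modulo $n$.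

(b) The conditions with $m=1$ give $x'\ne\varphi(v)$ for all $v\in V$, so Lemma~\ref{lem:extend} provides $\varphi_1$. For $m\neq0$ the sign of $v+mx$ is decided by comparing $|m|x$ with $\mp v$, and such comparisons are preserved by hypothesis; so $\varphi_1$ preserves the order. If $0<y\in V[x]$ and $ny=v+mx$, then $\gamma=\lambda(ny)\in\Gamma_V$ by absorption, and $\gamma/n\le y<k\gamma$ gives $\lambda(y)\in[\gamma]\subseteq\Gamma_V$. Lemma~\ref{lem:extend} applies, and $\Gamma_{V[x]}=\Gamma_V$.
\end{proof}

\begin{lemma}\label{lem:closure}
Let $V$ be good and $x\in\mathbb{N}^*$. There are good subgroups $V=V_0\subseteq V_1\subseteq\cdots$ with $V_{i+1}=V_i$ or $V_{i+1}=V_i[u_i]$ for some $u_i\in\Gamma^*\setminus V_i$, such that $V_\infty=\bigcup_iV_i$ is good and absorbs $x$. If $V\subseteq\mathbb{Q}\Gamma^*$, then $V_\infty\subseteq\mathbb{Q}\Gamma^*$.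
\end{lemma}

\begin{proof}
By Lemma~\ref{lem:power}(b) with $\varphi=\mathrm{id}$ and $u'=u$, the group $W[u]$ is good whenever $W$ is good and $u\in\Gamma^*\setminus W$. Each countable $V_i$ gives countably many tasks ``put $\lambda(|v+mx|)$ into the group'', for $v\in V_i$ and $m\in\mathbb{Z}$. Fix a surjection $i\mapsto(j_i,l_i)$ from $\mathbb{N}$ onto $\mathbb{N}^2$ with $j_i\le i$, and at stage $i$ carry out the $l_i$-th task of $V_{j_i}$. The last claim holds because $W[u]\subseteq\mathbb{Q}W+\mathbb{Q}u$.
\end{proof}

\begin{proposition}\label{prop:bf}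
For every good $\varphi\colon V\to V'$ and $x\in\mathbb{N}^*$ there is a good extension of $\varphi$ whose domain contains $x$. Consequently, a tuple from $V\cap\mathbb{N}^*$ and its image under $\varphi$ have the same $\mathcal{X}$-type.
\end{proposition}

\begin{proof}
Extend $\varphi$ along the chain of Lemma~\ref{lem:closure} by Lemma~\ref{lem:power}, take the union, and apply Lemma~\ref{lem:absorbed} if $x\notin V_\infty$. For the second claim we use induction on formulas, for all good isomorphisms at once. Every formula is equivalent to one whose atomic subformulas are $x=y$, $x+y=z$ and $x\in\Gamma$, and these are preserved in both directions. Boolean connectives are immediate. If $\exists x\,\psi(a,x)$ holds with witness $x$, extend $\varphi$ to $x$; then $\psi(\varphi(a),\varphi(x))$ holds by induction. The converse follows by applying this to $\varphi^{-1}$.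
\end{proof}

\subsection*{Tuples of powers}

For $u,u'\in\Gamma^m$ put $u_0=u'_0=1$. For $a\geq0$ and $N\ge1$ write $u\equiv_{a,N}u'$ if
\[
u_i\le k^bu_j\iff u'_i\le k^bu'_j\qquad(0\le i,j\le m,\ |b|\le a),
\]
and $u_i$, $u_i'$ have the same exponent modulo $N$ for each $i$. In terms of the exponents $n_i,n_i'$, the first condition says that for all $i,j$ the differences $n_i-n_j$ and $n'_i-n'_j$ are equal, or both exceed $a$, or both are below $-a$. There are finitely many classes, each $\mathcal{X}$-definable, and the definition makes sense in $\Gamma^*$.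

\begin{lemma}\label{lem:tuples}
If $u,u'\in(\Gamma^*)^m$ satisfy $u\equiv_{a,a!}u'$ for all standard $a$, then they have the same $\mathcal{X}$-type. Every $\mathcal{X}$-definable $R\subseteq\Gamma^m$ is a union of $\equiv_{a,N}$-classes for some $a,N$.
\end{lemma}

\begin{proof}
We construct good isomorphisms $\varphi_j\colon V_j\to V'_j$ with $\varphi_j(u_i)=u'_i$ for $i\le j$ and $\Gamma_{V_j}=[u_0]\cup\dots\cup[u_j]$, starting from the identity of $\mathbb{Z}$. Let $j\ge1$. If $u_j\in V_{j-1}$, then $u_j=k^bu_i$ for some $i<j$ and standard $b$; the inequalities $u_j\le k^bu_i$ and $u_i\le k^{-b}u_j$ pass to $u'$, so $u'_j=k^bu'_i=\varphi_{j-1}(u_j)$, and we put $\varphi_j=\varphi_{j-1}$. Otherwise we check the conditions of Lemma~\ref{lem:power}. Each $w\in\Gamma_{V_{j-1}}$ has the form $k^bu_i$, with image $k^bu_i'$. If $w<u_j$, then $u_j\le k^bu_i$ fails, so $u'_j\le k^bu'_i$ fails. If $w>u_j$, then $u_i\le k^{-b}u_j$ fails, so $u'_i\le k^{-b}u'_j$ fails. In particular $u_j$ and $u_j'$ are infinite, and their exponents agree modulo $n!$, so $u_j\equiv u'_j\bmod n$ by Lemma~\ref{lem:residues}(a)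 and transfer. Lemma~\ref{lem:power}(b) gives $\varphi_j$. Now apply Proposition~\ref{prop:bf} to $\varphi_m$.

If the second claim failed, then for every $a$ there would be $u\in R$ and $u'\in\Gamma^m\setminus R$ with $u\equiv_{a,a!}u'$. These relations become finer as $a$ grows, so saturation would give $u\in R^*$ and $u'\in(\Gamma^*)^m\setminus R^*$ equivalent for all $a$, against the first claim.
\end{proof}

\subsection*{Subsets of $\mathbb{N}$}

\begin{proposition}\label{prop:XP1}
Every $\mathcal{X}$-definable $Z\subseteq\mathbb{N}$ is $p$-periodic off a sparse set, for some $p\ge1$.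
\end{proposition}

\begin{proof}
Suppose not. Then for each $j\ge1$, taking $p=j!$, there is $x_j\in\mathbb{N}\setminus C_{j+j!}$ with $\chi_Z(x_j)\ne\chi_Z(x_j+j!)$. By \eqref{eq:C}, an element of $C_j$ within distance $j!$ of $x_j$ would put $x_j$ into $C_{j+j!}$, so $C_j\cap[x_j-j!,x_j+j!]=\emptyset$. By saturation there are $x,h\in\mathbb{N}^*$ such that exactly one of $x$, $x+h$ lies in $Z^*$, the element $h\ge1$ is divisible by every standard $n\ge1$, and $C_r^*\cap[x-h,x+h]=\emptyset$ for all standard $r$. By \eqref{eq:span}, no element of $[x,x+h]$ lies in $\mathbb{Q}\Gamma^*$.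

Lemma~\ref{lem:closure} applied to $\mathbb{Z}$ gives a good $V\subseteq\mathbb{Q}\Gamma^*$ that absorbs $x$, and $x\notin V$. We check the conditions of Lemma~\ref{lem:absorbed} for $\varphi=\mathrm{id}_V$ and $x'=x+h$. The congruences hold by the choice of $h$, and $v<mx$ implies $v<mx'$. Suppose $mx<v\le m(x+h)$ with $v\in V$, $m\ge1$. Write $v=mg+i$ with $0\le i<m$. Then $g=(v-i)/m\in\mathbb{Q}\Gamma^*$ and $x\le g\le x+h$, which is impossible. So $v>mx$ implies $v>mx'$. By Lemma~\ref{lem:absorbed}(b) and Proposition~\ref{prop:bf}, $x$ and $x+h$ have the same $\mathcal{X}$-type, a contradiction.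
\end{proof}

This proves $(2)\Rightarrow(3)$ in Theorem~\ref{thm:B} and shows that $\mathcal{X}$ itself satisfies (P1) and (P2).

\section{Relations and functions on the powers}\label{sec:powers}

\emph{From here to the end of Section~\ref{sec:descent}, $\mathcal{Y}$ satisfies \textup{(P1)} and \textup{(P2)}, and ``definable'' means $\mathcal{Y}$-definable.}

\begin{lemma}\label{lem:Gamma}
\begin{enumerate}
\item[(a)] Every definable $R\subseteq\Gamma^m$ is $\mathcal{X}$-definable, and hence a union of $\equiv_{a,N}$-classes for some $a,N$.
\item[(b)] For every definable $f\colon\Gamma^m\to\Gamma$ there is $c\in\mathbb{N}$ such that, for all $u\in\Gamma^m$,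
\[
f(u)\in\{k^i:0\le i\le c\}\cup\{k^iu_j:|i|\le c,\ 1\le j\le m\}.
\]
\end{enumerate}
\end{lemma}

\begin{proof}
(a) Split $R$ according to which of $<,=,>$ holds between each pair of coordinates. On each piece, delete repeated coordinates and permute the others; so we may assume $u_1<\dots<u_m$ on $R$. By uniqueness of base-$k$ expansions, $u\mapsto\sum_iu_i$ is injective on increasing tuples. The image $A\subseteq W_m$ of $R$ is definable, hence $\mathcal{X}$-definable by (P2), and $R=\{u\in\Gamma^m:u_1<\dots<u_m,\ \sum_iu_i\in A\}$. The last claim is Lemma~\ref{lem:tuples}.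

(b) Take $a,N$ from (a) for the graph of $f$ and let $c=a+N$. Let $u_j=k^{n_j}$, $n_0=0$ and $f(u)=k^n$. If $|n-n_j|>a+N$ for all $0\le j\le m$, then $n$ and $n+N$ lie on the same side of each $n_j$ at distance more than $a$. So $(u,k^{n+N})\equiv_{a,N}(u,k^n)$, and $(u,k^{n+N})$ also lies on the graph, which is absurd.
\end{proof}

Part (b) is the source of all uniform constants below. A quantity that depends definably on a parameter $s\in\Gamma$ and a scale $v\in\Gamma$, once rounded to a power, is within a factor $k^c$ of $1$, $s$ or $v$, and $c$ depends on neither.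

\begin{corollary}[Linear growth]\label{cor:growth}
Let $A\subseteq\Gamma\times\mathbb{N}^l$ and $f\colon A\to\mathbb{N}$ be definable. There is $c'\in\mathbb{N}$ such that $f(s,z)<k^{c'}v$ whenever $(s,z)\in A$, $v\in\Gamma$, $v\ge s$ and $\|z\|\le v$.
\end{corollary}

\begin{proof}
Let $F(s,v)$ be $\lambda$ of the maximum of $1$ and the finitely many values $f(s,z)$ with $(s,z)\in A$, $\|z\|\le v$. By Lemma~\ref{lem:Gamma}(b), $F(s,v)\le k^cv$ for $v\ge s$. Take $c'=c+1$.
\end{proof}

\begin{remark}\label{rem:pairing}
There is no definable injection $\mathbb{N}^2\to\mathbb{N}$: by Corollary~\ref{cor:growth} with $s=1$, it would map the $(v+1)^2$ points of $[0,v]^2$ into $[0,k^{c'}v)$ for all $v\in\Gamma$.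
\end{remark}

\section{Sparseness is definable}\label{sec:sparse}

``$A\subseteq C_r$ for some $r$'' is an infinite disjunction, not a first-order condition. We replace it by a condition on gaps. At the same time we prepare for the use of linear growth: a bound of order $v$ on values over $[0,v]$ helps only on intervals whose length is proportional to $v$. A definable set that is not sparse meets long gaps of $C_r$, but a gap such as the one near $k^n+k^{n'}$ with $n'$ much smaller than $n$ is short compared with its position. Lemma~\ref{lem:Gamma}(a) allows us to slide the large powers down until all scales are comparable.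

\begin{lemma}\label{lem:gaps}
Let $A\subseteq\mathbb{N}$ be definable, not sparse, and $p$-periodic off $C_r$. There are $\varepsilon>0$ and infinitely many $v\in\Gamma$ for which some interval $J=[j_0,j_1]\subseteq[0,v]$ satisfies $j_1-j_0\ge\varepsilon v$, $J\cap C_r=\emptyset$ and $A\cap[j_0,j_0+p)\ne\emptyset$.
\end{lemma}

\begin{proof}
\emph{Long gaps exist.} For every $l$ there are consecutive elements $y<y'$ of $C_r\cap\mathbb{N}$ with $y'-y>l$ and $A\cap(y,y')\ne\emptyset$. Otherwise, since $C_r\cap\mathbb{N}$ contains $0$ and is unbounded, $A\subseteq C_r+[0,l]$ would be sparse. If $x\in A\cap(y,y')$ and $x-p>y$, then $x-p\notin C_r$, so $x-p\in A$; repeating this, $A\cap(y,y+p]\ne\emptyset$. As $F_r$ is finite, there are fixed $q_i,q_i'\in F_r$ such that, for arbitrarily large $l$, such a pair has the form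
\[
y(\gamma)=\sum_{i\le r}q_i\gamma_i,\qquad y'(\gamma)=\sum_{i\le r}q'_i\gamma_{r+i},\qquad\gamma\in\Gamma^{2r}.
\]
Let $R\subseteq\Gamma^{2r}$ be the definable set of $\gamma$ such that $y(\gamma),y'(\gamma)\in\mathbb{N}$, $y(\gamma)<y'(\gamma)$, $C_r\cap(y(\gamma),y'(\gamma))=\emptyset$ and $A\cap(y(\gamma),y(\gamma)+p]\ne\emptyset$. Take $a,N$ for $R$ from Lemma~\ref{lem:Gamma}(a).

\emph{The shape of an infinite gap.} By saturation there is $\gamma\in R^*$ with $y'(\gamma)-y(\gamma)$ infinite. Let $1=\delta_0\ll\delta_1\ll\dots\ll\delta_f$ be the least elements of the $\sim$-classes of the finite set $\{1,\gamma_1,\dots,\gamma_{2r}\}$. Write $\gamma_i=k^{t_i}\delta_{j(i)}$ with standard $0\le t_i\le t$, and let $\sigma_j\in\{0,\dots,N-1\}$ be the exponent of $\delta_j$ modulo $N$, so $\sigma_0=0$. Collecting terms, $y'(\gamma)-y(\gamma)=\sum_j\alpha_j\delta_j$ with $\alpha_j\in\mathbb{Q}$. Let $j^*$ be maximal with $\alpha_{j^*}\ne0$. The sum is positive and infinite, so $\alpha_{j^*}>0$ and $j^*\ge1$ by \eqref{eq:leading}.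

\emph{Standard copies.} Let $B>a+t+N$ be a multiple of $N$. For $n\ge1$ put
\[
\delta_j^{(n)}=\begin{cases}k^{jB+\sigma_j}, & j<j^*,\\ k^{nB+jB+\sigma_j}, & j\ge j^*,\end{cases}\qquad \gamma_i^{(n)}=k^{t_i}\delta^{(n)}_{j(i)}.
\]
Then $\delta_0^{(n)}=1$, because $j^*\ge1$. Within a class the ratios are those of $\gamma$. An element of a higher class has exponent exceeding that of an element of a lower class by more than $B-N-t>a$. The exponents modulo $N$ are those of $\gamma$. Hence $\gamma^{(n)}\equiv_{a,N}\gamma$, and $\gamma^{(n)}\in R$ by transfer. Put $y_n=y(\gamma^{(n)})$ and $y'_n=y'(\gamma^{(n)})$. Since $\alpha_j=0$ for $j>j^*$ and $\delta_j^{(n)}$ is constant for $j<j^*$,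
\[
y'_n-y_n=\sum_j\alpha_j\delta_j^{(n)}=\alpha_{j^*}k^{j^*B+\sigma_{j^*}}\,k^{nB}+O(1),
\]
while $y'_n=O(k^{nB})$, as all $\gamma^{(n)}_i$ are $O(k^{nB})$. Let $v_n$ be the least power with $v_n\ge y'_n$. Then $v_n\to\infty$ and $v_n=O(k^{nB})$, and $J=[y_n+1,y'_n-1]$ has the required properties for large $n$.
\end{proof}

A set $A\subseteq\mathbb{N}$ is \emph{piecewise syndetic} if there is $h\ge1$ such that for every $l$ there is $y$ for which every interval of $h$ consecutive integers inside $[y,y+l]$ meets $A$. This condition is first-order in $A$.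

\begin{lemma}\label{lem:PS}
A definable set $A\subseteq\mathbb{N}$ is sparse if and only if it is not piecewise syndetic. Hence, for a definable family $(A_\tau)_{\tau\in T}$, the set $\{\tau\in T:A_\tau\text{ is sparse}\}$ is definable.
\end{lemma}

\begin{proof}
Let $A$ be not sparse. By (P1), $A$ is $p$-periodic off some $C_r$, and Lemma~\ref{lem:gaps} gives arbitrarily long intervals $J=[j_0,j_1]$ disjoint from $C_r$ with a point $x\in A\cap[j_0,j_0+p)$. The elements of $J$ congruent to $x$ modulo $p$ are of the form $x+ip$ with $i\ge0$, and they lie in $A$ by induction on $i$. So every $p$ consecutive integers in $J$ meet $A$, and $A$ is piecewise syndetic with $h=p$.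

Conversely, suppose $A\subseteq C_r$ is piecewise syndetic with bound $h$. Given $l\ge h$, take $y$ as in the definition and let $x_0$ be the least element of $A\cap[y,y+l]$, so $x_0<y+h$. If $I\subseteq[0,l-h]$ consists of $h$ consecutive integers, then $x_0+I\subseteq[y,y+l]$ meets $A$, so $I$ meets $A-x_0\subseteq C_{2r}$. As $l$ is arbitrary, $C_{2r}$ meets every interval of $h$ consecutive natural numbers, contrary to Lemma~\ref{lem:count}.
\end{proof}

For arbitrary sets the first half fails: the set of squares is not sparse by Lemma~\ref{lem:count}, and it is not piecewise syndetic.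

\section{Uniform periods}\label{sec:periods}

A family of periodic sets need not have a common period. In the family $(u\mathbb{N})_{u\in\Gamma}$, the set $u\mathbb{N}$ is $p$-periodic off a sparse set only if $u\mid p$, since otherwise the exceptional set contains $u\mathbb{N}$. We show that a definable family with unbounded periods defines divisibility by infinitely many numbers, that (P2) forces these numbers to be essentially powers of $k$, and that divisibility by powers of $k$ contradicts (P1). The last step comes first. For $x\ge1$ let $V_k(x)$ be the largest power of $k$ dividing $x$.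

\begin{lemma}\label{lem:Vk}
The set $Z_0=\{x\ge1:V_k(x)\equiv1\bmod(k+1)\}$ is not $p$-periodic off a sparse set for any $p\ge1$. \textup{(}This does not depend on $\mathcal{Y}$.\textup{)}
\end{lemma}

\begin{proof}
Since $k^n\equiv(-1)^n\bmod(k+1)$ and $k+1\ge3$, we have $x\in Z_0$ if and only if the exponent of $V_k(x)$ is even. Let $V_k(p)=k^a$ and $n=a+1$. If $x\equiv k^n\bmod k^{n+1}$, then $V_k(x)=k^{a+1}$, whereas $V_k(x+p)=k^a$, because $k^{a+1}$ divides $x$ but not $p$. So $\chi_{Z_0}(x)\ne\chi_{Z_0}(x+p)$ on an infinite arithmetic progression, which is not sparse by Lemma~\ref{lem:count}.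
\end{proof}

\begin{lemma}\label{lem:div}
If $\Pi\subseteq\mathbb{N}\setminus\{0\}$ is infinite and definable, then $\{(p,x)\in\Pi\times\mathbb{N}:p\mid x\}$ is not definable.
\end{lemma}

\begin{proof}
Suppose it is definable. To bring in Lemma~\ref{lem:Gamma}, we index elements of $\Pi$ by powers: let $\pi(u)=\min\{p\in\Pi:p\ge u\}$ for $u\in\Gamma$. The relation $\pi(u)\mid x$ on $\Gamma\times\mathbb{N}$ is definable.

\emph{The powers of $k$ have bounded period modulo $\pi(u)$.} Let $\tau(u,v)$ be the least $v'\in\Gamma$ with $v'>v$ and $\pi(u)\mid v'-v$, and $1$ if there is none. Take $c$ for $\tau$ from Lemma~\ref{lem:Gamma}(b). Fix $u$. For large $v$ such a $v'$ exists by Lemma~\ref{lem:residues}(a), and if also $v\ge k^cu$, then $\tau(u,v)>v$ forces $\tau(u,v)=k^iv$ with $1\le i\le c$. So $\pi(u)\mid(k^i-1)v$, and $\pi(u)\mid Lv$ for the constant $L=\prod_{i=1}^c(k^i-1)$.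

\emph{The number $\pi(u)$ is a bounded rational multiple of $u$.} Let $\nu(u)$ be the least $v\in\Gamma$ with $\pi(u)\mid Lv$. By Lemma~\ref{lem:Gamma}(b), $\nu(u)\le k^{c'}u$ for a constant $c'$. Both sides are powers of $k$, so $\nu(u)\mid k^{c'}u$, and $\pi(u)\mid Ku$ with $K=Lk^{c'}$. Since $\pi(u)\ge u$, the integer $\mu(u)=Ku/\pi(u)$ lies in $\{1,\dots,K\}$, and each set $\{u:\mu(u)=\mu\}=\{u:\mu\,\pi(u)=Ku\}$ is definable.

\emph{Divisibility by powers is definable.} If $\mu(u)=\mu$, then
\[
u\mid x\iff Ku\mid Kx\iff \mu\,\pi(u)\mid Kx\iff\exists x'\,\big(\mu x'=Kx\ \wedge\ \pi(u)\mid x'\big).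
\]
So $\{(u,x)\in\Gamma\times\mathbb{N}:u\mid x\}$ is definable, hence so are $V_k$ and $Z_0$. Lemma~\ref{lem:Vk} contradicts (P1).
\end{proof}

\begin{lemma}[Uniform periods]\label{lem:uniform}
Let $(A_\tau)_{\tau\in T}$ be a definable family of subsets of $\mathbb{N}$. There is $p\ge1$ such that every $A_\tau$ is $p$-periodic off a sparse set, which may depend on $\tau$. Every positive multiple of $p$ has the same property.
\end{lemma}

\begin{proof}
For $i\in\mathbb{Z}$ let $D_\tau(i)=\{x\in\mathbb{N}:x+i\in\mathbb{N},\ \chi_{A_\tau}(x)\ne\chi_{A_\tau}(x+i)\}$, and let $S_\tau$ be the set of $i$ for which $D_\tau(i)$ is sparse. We have $D_\tau(0)=\emptyset$, $D_\tau(-i)=D_\tau(i)+i$ and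
\[
D_\tau(i+j)\subseteq D_\tau(i)\cup(D_\tau(j)-i)\cup[0,|i|],
\]
where the last set accounts for the $x$ with $x+i<0$. So $S_\tau$ is a subgroup of $\mathbb{Z}$, nonzero by (P1), and $S_\tau=p(\tau)\mathbb{Z}$ with $p(\tau)\ge1$ its least positive element. By Lemma~\ref{lem:PS} the set $\{(\tau,i):i\in S_\tau\}$ is definable. Hence so are the function $\tau\mapsto p(\tau)$, its image $\Pi$, and
\[
\{(p,x)\in\Pi\times\mathbb{N}:p\mid x\}=\{(p,x):\exists\tau\in T\ (p(\tau)=p\ \wedge\ x\in S_\tau)\}.
\]
By Lemma~\ref{lem:div}, $\Pi$ is finite. Any positive common multiple of its elements lies in every $S_\tau$.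
\end{proof}

\section{Periodicity away from sparse hyperplanes}\label{sec:generic}

\begin{proposition}\label{prop:period}
Let $d\ge1$, $m\ge0$, and let $E\subseteq\Gamma^m\times\mathbb{N}^d$ be definable. There are $P,r\ge1$ such that for all $u\in\Gamma^m$ and $x\in\mathbb{N}^d$: if $\ell(x)\notin C_r$ for every $\ell\in\mathbb{Z}^d$ with $0<\|\ell\|\le r$, then $\chi_E(u,x)=\chi_E(u,x+Pe_1)$.
\end{proposition}

Fix $E$. Put $E_u=\{x:(u,x)\in E\}\subseteq\mathbb{Z}^d$ and $Q_\rho(u,x)=Q_\rho(E_u,x)$. For standard $\rho$, $u\in(\Gamma^*)^m$ and $x\in(\mathbb{N}^*)^d$, the pattern $Q_\rho(u,x)$, formed with $E^*$, is again a subset of the finite set $B(\rho)$. Call $x\in(\mathbb{N}^*)^d$ \emph{generic} if $\ell(x)\notin C_r^*$ for all $0\ne\ell\in\mathbb{Z}^d$ and all standard $r$. We prove periodicity at generic points and then apply saturation. To obtain a multiple of $e_1$ as a period we need $d$ independent periods, so we look for a short period outside any prescribed hyperplane $\ell=0$.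

\begin{lemma}[Short local periods]\label{lem:short}
For each $0\ne\ell\in\mathbb{Z}^d$ there is $s_\ell\in\mathbb{N}$ such that for all generic $x$, all $u\in(\Gamma^*)^m$ and all standard $\rho$, the pattern $Q_\rho(u,x)$ is $b$-periodic for some $b\in\mathbb{Z}^d$ with $\|b\|\le s_\ell$ and $\ell(b)\ne0$.
\end{lemma}

\begin{proof}
Let $T_s=\{b\in\mathbb{Z}^d:\|b\|\le s,\ \ell(b)\ne0\}$, and call a pattern \emph{$s$-bad} if it is not $b$-periodic for any $b\in T_s$. An $s$-bad pattern is $s'$-bad for $s'\le s$. Suppose the lemma fails for $\ell$. We let $s$ range over $\Gamma$, so that Lemma~\ref{lem:Gamma}(b) applies to functions of $s$.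

\emph{Step 1: a definable family of frequent bad patterns.} For each $s\in\Gamma$ there are a standard $\rho$, a generic $x$ and $u\in(\Gamma^*)^m$ such that $Q=Q_\rho(u,x)$ is $s$-bad. Since $\ell(x)\ne0$, there is a sign $\eta=\pm1$ with $\eta\ell(x)>0$. The set
\[
A=\{\eta\ell(x'): x'\in\mathbb{N}^d,\ Q_\rho(u',x')=Q\text{ for some }u'\in\Gamma^m\}\cap\mathbb{N}
\]
is definable, and $\eta\ell(x)\in A^*$. If $A\subseteq C_r$, then $A^*\subseteq C_r^*$ by transfer, contradicting genericity; so $A$ is not sparse. One sign occurs for infinitely many $s$, and its patterns serve for all $s$. Replacing $\ell$ by $\eta\ell$, which leaves $T_s$ unchanged, we may take $\eta=1$. As $A\ne\emptyset$, the pattern $Q$ occurs at a standard point. Thus for every $s\in\Gamma$ there is a triple $(\rho,u^0,x^0)\in\mathbb{N}\times\Gamma^m\times\mathbb{N}^d$ such that $Q_\rho(u^0,x^0)$ is $s$-bad and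
\[
\{\ell(x'):Q_\rho(u',x')=Q_\rho(u^0,x^0)\text{ for some }u'\in\Gamma^m\}\cap\mathbb{N}\quad\text{is not sparse.}
\]
This is a definable condition on $(s,\rho,u^0,x^0)$: equality of patterns and badness are expressed by quantifying over $t$ and $b$ with $\|t\|\le\rho$ and $\|b\|\le s$, and non-sparseness is definable by Lemma~\ref{lem:PS}. The lexicographic order well-orders tuples of natural numbers, so the least such triple is a definable function of $s$. Let $\rho_s$ be its radius and $Q_s$ its pattern, and put
\[
\Sigma_s=\{(u',x')\in\Gamma^m\times\mathbb{N}^d:Q_{\rho_s}(u',x')=Q_s\},\qquad A_s=\{\ell(x'):(u',x')\in\Sigma_s\}\cap\mathbb{N}.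
\]
For $z\in A_s$ let $(u_s(z),y_s(z))$ be the lexicographically least element of $\Sigma_s$ with $\ell(y_s(z))=z$, and let $f_1(s,z),\dots,f_{m+d}(s,z)$ be its entries, those of $u_s(z)$ first. These functions are definable. By Corollary~\ref{cor:growth} there is $c'$, independent of $s$, with
\begin{equation}\label{eq:growth}
f_j(s,z)<k^{c'}v\qquad\text{for all } j,\ v\in\Gamma \text{ with } v\ge s,\ \text{and } z\in A_s\cap[0,v].
\end{equation}

By Lemma~\ref{lem:overlap}, it suffices to find $s$ and $z\ne z'$ in $A_s$ with $u_s(z)=u_s(z')$ and $\|y_s(z')-y_s(z)\|\le s$. Counting alone does not give this: at most $v+1$ points in a $d$-dimensional box of side $k^{c'}v$ can be far apart when $d\ge2$. If, however, each coordinate is monotone along a sequence of about $v$ points, then the increments add up to $O(v)$, and one of them is bounded.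

\emph{Step 2: one period for membership and for monotonicity.} Monotonicity along steps of length $p$ concerns the sets where $f_j(s,z+p)>f_j(s,z)$, and these should themselves be $p$-periodic. To avoid circularity we make the step a parameter. Apply Lemma~\ref{lem:uniform} to the $2(m+d)+1$ families, indexed by $(s,i)\in\Gamma\times\mathbb{N}$, of the sets $A_s$,
\[
A^{>}_{s,i,j}=\{z\in A_s:z+i\in A_s,\ f_j(s,z+i)>f_j(s,z)\},
\]
and $A^{<}_{s,i,j}$, defined with $<$ in place of $>$. A common multiple $p$ of the periods works for all these sets, for all $s$ and $i$, and in particular for $i=p$. Let $D_s$ be the set of $z\in\mathbb{N}$ such that the indicator function of at least one of $A_s$, $A^>_{s,p,j}$, $A^<_{s,p,j}$ $(1\le j\le m+d)$ takes different values at $z$ and $z+p$. Then $(D_s)_{s\in\Gamma}$ is a definable family of sparse sets.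

\emph{Step 3: intervals of uniformly proportional length.} For $s,v\in\Gamma$ let $\omega(s,v)$ be the largest $\omega\in\Gamma$ for which there is $j_0$ with
\[
[j_0,j_0+\omega]\subseteq[0,v]\setminus D_s\qquad\text{and}\qquad A_s\cap[j_0,j_0+p)\ne\emptyset,
\]
and $\omega(s,v)=1$ if there is none. Fix $s$ and $r$ with $D_s\subseteq C_r$. The set $A_s$ is not sparse and is $p$-periodic off $C_r$, so Lemma~\ref{lem:gaps} gives $\varepsilon>0$ and infinitely many $v$ with an interval $[j_0,j_1]$; rounding its length down to a power, $\omega(s,v)\ge\varepsilon v/k$. This $\varepsilon$ depends on $s$. But by Lemma~\ref{lem:Gamma}(b) there is $c$, independent of $s$, such that $\omega(s,v)$ is one of $k^i$, $k^is$, $k^iv$ with $|i|\le c$. The first two are at most $k^cs$, so for large $v$ with $\omega(s,v)\ge\varepsilon v/k$ only the third is possible. Hence for each $s$ there are arbitrarily large $v$ with $\omega(s,v)\ge k^{-c}v$.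

\emph{Step 4: a short increment.} The constants $p,c,c'$ do not depend on $s$. Fix $s\in\Gamma$ with $s\ge2dp\,k^{c+c'}$. Take $v\ge s$ with $\omega=\omega(s,v)\ge k^{-c}v$, so large that $\omega\ge4p$ and $k^{-c}v/(2p)>\log_kv+c'$. Let $j_0$ be as in the definition of $\omega$, pick $z_0\in A_s\cap[j_0,j_0+p)$, and put $z_i=z_0+ip$ for $0\le i\le n=\lfloor\omega/p\rfloor-1$. Then $z_i\in[j_0,j_0+\omega]$ and
\[
n\ge\frac{\omega}{p}-2\ge\frac{\omega}{2p}\ge\frac{k^{-c}v}{2p}.
\]
No $z_i$ lies in $D_s$. Therefore all $z_i$ lie in $A_s$, and membership of $z_i$ in $A^>_{s,p,j}$ or $A^<_{s,p,j}$ does not depend on $i$. So for each $j$ the sequence $f_j(s,z_0),\dots,f_j(s,z_n)$ is strictly increasing, strictly decreasing or constant, with values in $[0,k^{c'}v)$ by \eqref{eq:growth}.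

For $j\le m$ the values are powers of $k$, and only $\log_kv+c'<n$ powers lie below $k^{c'}v$. So these sequences are constant, and $u_s(z_i)=u$ for all $i$. For $j>m$, monotonicity gives $\sum_{i<n}|f_j(s,z_{i+1})-f_j(s,z_i)|<k^{c'}v$. With $b_i=y_s(z_{i+1})-y_s(z_i)$ we get $\sum_{i<n}\|b_i\|<d\,k^{c'}v$, so for some $i$
\[
\|b_i\|<\frac{d\,k^{c'}v}{n}\le 2dp\,k^{c+c'}\le s .
\]
Moreover $\ell(b_i)=z_{i+1}-z_i=p\ne0$, so $b_i\in T_s$. Since $Q_{\rho_s}(u,y_s(z_i))=Q_{\rho_s}(u,y_s(z_i)+b_i)=Q_s$, Lemma~\ref{lem:overlap} shows that $Q_s$ is $b_i$-periodic. This contradicts the $s$-badness of $Q_s$.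
\end{proof}

\begin{lemma}\label{lem:lattice}
There is $P\ge1$ such that $(u,x)\in E^*\Leftrightarrow(u,x+Pe_1)\in E^*$ for all generic $x$ and all $u\in(\Gamma^*)^m$.
\end{lemma}

\begin{proof}
For generic $x$ and any $u$, let $\Lambda(u,x)$ be the set of $b\in\mathbb{Z}^d$ such that $x+t\in E^*_u\Leftrightarrow x+t+b\in E^*_u$ for all standard $t\in\mathbb{Z}^d$. It is a subgroup of $\mathbb{Z}^d$. For each $\ell\ne0$ it contains some $b$ with $\|b\|\le s_\ell$ and $\ell(b)\ne0$: there are finitely many candidates, so one $b$ works in Lemma~\ref{lem:short} for arbitrarily large $\rho$, and any given $t$ and $t+b$ lie in $B(\rho)$ for such a $\rho$.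

We define bounds $S_0\le S_1\le\dots\le S_d$ independent of $(u,x)$ such that every $\Lambda(u,x)$ contains $i$ linearly independent vectors of norm at most $S_i$. Let $S_0=0$. Given $S_i$ with $i<d$, choose for each of the finitely many linearly independent tuples $(b_1,\dots,b_i)$ of vectors of norm at most $S_i$ a form $0\ne\ell\in\mathbb{Z}^d$ vanishing on $b_1,\dots,b_i$, and let $S_{i+1}$ be the maximum of $S_i$ and the numbers $s_\ell$. If $b_1,\dots,b_i\in\Lambda(u,x)$, the vector $b\in\Lambda(u,x)$ obtained from the corresponding $\ell$ has $\ell(b)\ne0$ and so is independent of them.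

Let $\Delta$ be the determinant of $d$ independent vectors of $\Lambda(u,x)$ of norm at most $S_d$. Then $1\le|\Delta|\le d!\,S_d^{\,d}$, and by Cramer's rule $\Delta e_1$ is an integer combination of these vectors. So $Pe_1\in\Lambda(u,x)$ for $P=(d!\,S_d^{\,d})!$. Take $t=0$.
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:period}]
Take $P$ from Lemma~\ref{lem:lattice}. If no $r$ works, then for each $r$ there is $(u,x)$ with $\chi_E(u,x)\ne\chi_E(u,x+Pe_1)$ and $\ell(x)\notin C_r$ for all $0<\|\ell\|\le r$. These conditions become stronger as $r$ grows. By saturation there is a pair $(u,x)$ in $\mathcal{Y}^*$ satisfying all of them; then $x$ is generic, and Lemma~\ref{lem:lattice} is contradicted.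
\end{proof}

\section{Descent to lower dimension}\label{sec:descent}

For $E'\subseteq\Gamma^m\times\mathbb{N}^d$ with $d\geq1$, a form $\ell\in\mathbb{Z}^d$, an index $j$ with $\ell_j\ne0$, and $q\in F_r^r$, define the \emph{slice} $E'_{\ell,j,q}\subseteq\Gamma^{m+r}\times\mathbb{N}^{d-1}$ as follows. Let $\hat x\in\mathbb{N}^{d-1}$ denote a tuple $(x_i)_{i\ne j}$. Then $(u,\gamma,\hat x)\in E'_{\ell,j,q}$ if the number
\[
x_j=\ell_j^{-1}\Big(\sum_{i\le r}q_i\gamma_i-\sum_{i\ne j}\ell_ix_i\Big)
\]
lies in $\mathbb{N}$ and the resulting $x\in\mathbb{N}^d$ satisfies $(u,x)\in E'$. Thus the slice records the traces of $E'$ on all hyperplanes $\ell(x)=\sum_iq_i\gamma_i$ at once. The next lemma uses no hypothesis on $\mathcal{Y}$.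

\begin{lemma}\label{lem:descent}
Let $E\subseteq\Gamma^m\times\mathbb{N}^d$, $d\ge1$, $r\ge P\ge1$, and $E^+=\{(u,y):(u,y+Pe_1)\in E\}$. Assume:
\begin{enumerate}
\item[(i)] $\chi_E(u,x)=\chi_E(u,x+Pe_1)$ for all $u\in\Gamma^m$ and all $x\in\mathbb{N}^d$ such that $\ell(x)\notin C_r$ for all $0<\|\ell\|\le r$;
\item[(ii)] for $E'=E$ and $E'=E^+$, all slices $E'_{\ell,j,q}$ with $0<\|\ell\|\le r$, $\ell_j\ne0$, $q\in F_r^r$ are $\mathcal{X}$-definable.
\end{enumerate}
Then $E$ is $\mathcal{X}$-definable.
\end{lemma}

\begin{proof}
Let $H=\{x\in\mathbb{N}^d:\ell(x)\in C_r\text{ for some }0<\|\ell\|\le r\}$, an $\mathcal{X}$-definable set. Since $P\le r$, the form $\ell=e_1$ shows that $H$ contains every $x$ with $x_1<P$.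

\emph{On $H$.} Let $E'$ be $E$ or $E^+$. For each $\ell$ fix $j$ with $\ell_j\ne0$. A pair $(u,x)$ lies in $E'\cap(\Gamma^m\times H)$ if and only if, for one of the finitely many pairs $(\ell,q)$,
\[
\exists\gamma\in\Gamma^r\ \Big[\ell(x)=\sum_{i\le r}q_i\gamma_i\ \wedge\ (u,\gamma,\hat x)\in E'_{\ell,j,q}\Big].
\]
By (ii), $E'\cap(\Gamma^m\times H)$ is $\mathcal{X}$-definable.

\emph{Off $H$.} Let $x\in\mathbb{N}^d\setminus H$; then $x_1\ge P$. The point $x-\lfloor x_1/P\rfloor Pe_1$ has first coordinate below $P$, so there is a least $n\ge1$ with $x-nPe_1\in H$. Put $\theta(x)=x-nPe_1$. The map $\theta$ is $\mathcal{X}$-definable: its first coordinate is the largest $y_1<x_1$ with $y_1\equiv x_1\bmod P$ and $(y_1,x_2,\dots,x_d)\in H$. For $1\le i<n$ the point $x-iPe_1$ lies in $\mathbb{N}^d\setminus H$, so (i) gives $\chi_E(u,x-iPe_1)=\chi_E(u,x-(i-1)Pe_1)$. Therefore $\chi_E(u,x)=\chi_E(u,\theta(x)+Pe_1)$. The last step, from $\theta(x)+Pe_1$ to $\theta(x)\in H$, is not covered by (i), and this is the reason for $E^+$: for $x\notin H$,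
\[
(u,x)\in E\iff(u,\theta(x))\in E^+\cap(\Gamma^m\times H).
\]
So $E\setminus(\Gamma^m\times H)$ is $\mathcal{X}$-definable as well.
\end{proof}

\begin{theorem}\label{thm:mixed}
If $\mathcal{Y}$ satisfies \textup{(P1)} and \textup{(P2)}, then every $\mathcal{Y}$-definable $E\subseteq\Gamma^m\times\mathbb{N}^d$ $(m,d\ge0)$ is $\mathcal{X}$-definable.
\end{theorem}

\begin{proof}
We use induction on $d$, for all $m$ simultaneously. The case $d=0$ is Lemma~\ref{lem:Gamma}(a). Let $d\ge1$ and take $P,r$ from Proposition~\ref{prop:period}. Increasing $r$ only shrinks the set of $x$ about which the proposition makes a claim, so we may assume $r\ge P$; this is (i) of Lemma~\ref{lem:descent}. The slices of $E$ and $E^+$ are $\mathcal{Y}$-definable subsets of $\Gamma^{m+r}\times\mathbb{N}^{d-1}$, so (ii) holds by induction.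
\end{proof}

The case $m=0$ is $(3)\Rightarrow(1)$. This completes the proof of the equivalences in Theorem~\ref{thm:B}, and of Theorem~\ref{thm:A}.

\section{Independence of the conditions, and a criterion}\label{sec:complements}

\subsection*{(P1) cannot be dropped}

Put $V_k(0)=1$ and let $\mathcal{Y}=(\mathbb{N},+,\Gamma,V_k)$. It defines the same sets as $(\mathbb{N},+,V_k)$, because $\Gamma=\{x:V_k(x)=x\}$. The set $Z_0$ of Lemma~\ref{lem:Vk} is $\mathcal{Y}$-definable and violates (P1), so by Proposition~\ref{prop:XP1} it is not $\mathcal{X}$-definable and condition (2) fails.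

We show that (P2) holds. Let $D\subseteq W_m$ be $\mathcal{Y}$-definable. By the B\"uchi--Bruy\`ere theorem (see \cite{BHMV}), the base-$k$ expansions of the elements of a subset of $\mathbb{N}$ definable in $(\mathbb{N},+,V_k)$, written with the least significant digit first, form a regular language, that is, the set of words accepted by a deterministic finite automaton. The word of $k^{n_1}+\dots+k^{n_m}$ with $n_1<\dots<n_m$ is
\[
0^{a_1}\,1\,0^{a_2}\,1\cdots0^{a_m}\,1,\qquad a_1=n_1,\quad a_{i+1}=n_{i+1}-n_i-1 .
\]
Let $\tau$ be the map on the finite set of states induced by the letter $0$ in an automaton for $D$. There are $a_0\geq0$ and $N\ge1$ with $\tau^{a+N}=\tau^a$ for $a\ge a_0$. So acceptance depends only on which of the sets $\{0\},\dots,\{a_0-1\}$ and $\{a\ge a_0:a\equiv\sigma\bmod N\}$, $0\le\sigma<N$, contains each $a_i$. Hence $D$ is a finite union of sets given by conditions $a_i\in S_i$ $(1\le i\le m)$, with each $S_i$ one of these sets. With $u_i=k^{n_i}$, the conditions $a_{i+1}=a$ and $a_{i+1}\ge a_0$ read $u_{i+1}=k^{a+1}u_i$ and $u_{i+1}\ge k^{a_0+1}u_i$; for $a_1$ they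 read $u_1=k^a$ and $u_1\ge k^{a_0}$; and the residues of the $a_i$ modulo $N$ are determined by those of the exponents, which are $\mathcal{X}$-definable by Lemma~\ref{lem:residues}(b). So $D$ is $\mathcal{X}$-definable.

\subsection*{(P2) cannot be dropped}

Let $\mathcal{Y}=(\mathcal{X},R)$ with $R=\{(k^n,k^{2n}):n\in\mathbb{N}\}$. The set $D=\{k^n+k^{2n}:n\ge1\}\subseteq W_2$ is $\mathcal{Y}$-definable. If it were $\mathcal{X}$-definable, then so would be $R=\{(1,1)\}\cup\{(u,w)\in\Gamma^2:u<w,\ u+w\in D\}$, the graph of $k^n\mapsto k^{2n}$. This contradicts Lemma~\ref{lem:Gamma}(b) for $\mathcal{X}$, which satisfies (P1) and (P2). So (P2) and condition (2) fail.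

To prove (P1) we refine Section~\ref{sec:types}. Let $\mathcal{G}$ be the structure with universe $\Gamma$, equipped with the order, the map $u\mapsto ku$, the sets $\{u:u\equiv i\bmod n\}$ and the relation $R$. All of these are definable in $\mathcal{Y}$, so the corresponding structure $\mathcal{G}^*$ on $\Gamma^*$ is $\aleph_1$-saturated. A map between subsets of $\Gamma^*$ is \emph{partial elementary} if every tuple from its domain satisfies the same formulas in $\mathcal{G}^*$ as its image. Two standard facts are needed. By saturation, a partial elementary map with countable domain extends to any further element $u$. And a partial elementary map with $u\mapsto u'$ remains so when we add $k^iu\mapsto k^iu'$, since these elements are defined from $u$ and $u'$ by the same formula.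

Call a good isomorphism $\varphi\colon V\to V'$ \emph{very good} if $\varphi|_{\Gamma_V}$ is partial elementary. Inverses and unions of chains of very good isomorphisms are very good. In Lemma~\ref{lem:power}, choose $u'$ so that $\varphi|_{\Gamma_V}\cup\{(u,u')\}$ is partial elementary. This $u'$ satisfies the order and congruence conditions of that lemma, and the extension is very good because $\Gamma_{V[u]}=\Gamma_V\cup[u]$. In Lemma~\ref{lem:absorbed} the extension of a very good map is very good because $\Gamma_{V[x]}=\Gamma_V$. So the first claim of Proposition~\ref{prop:bf} holds for very good isomorphisms. They preserve $R^*$ in both directions, as $R^*\subseteq(\Gamma^*)^2$ and $\varphi(\Gamma_V)=\Gamma_{V'}$, and the induction on formulas shows that they preserve all formulas of $\mathcal{Y}$. In the proof of Proposition~\ref{prop:XP1}, the map sending $x$ to $x+h$ extends $\mathrm{id}_V$ by Lemma~\ref{lem:absorbed}, so it is very good. That proof therefore applies to every $\mathcal{Y}$-definable $Z\subseteq\mathbb{N}$, and (P1) holds. The argument used only that $R$ is a relation on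 $\Gamma$. This completes the proof of Theorem~\ref{thm:B}.

\subsection*{A Muchnik-type criterion}

The descent characterizes definability in $\mathcal{X}$ recursively, by a periodicity condition and finitely many sets with fewer coordinates in $\mathbb{N}$.

\begin{corollary}\label{cor:criterion}
Let $E\subseteq\Gamma^m\times\mathbb{N}^d$ with $d\ge1$. Then $E$ is $\mathcal{X}$-definable if and only if there are $r\ge P\ge1$ such that conditions \textup{(i)} and \textup{(ii)} of Lemma~\ref{lem:descent} hold.
\end{corollary}

\begin{proof}
Sufficiency is Lemma~\ref{lem:descent}. If $E$ is $\mathcal{X}$-definable, then Proposition~\ref{prop:period} with $\mathcal{Y}=\mathcal{X}$ gives (i), with $r$ increased to at least $P$, and (ii) holds because $E^+$ and all slices are defined from $E$ in $\mathcal{X}$.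
\end{proof}

\begin{thebibliography}{9}

\bibitem{BHMV}
Bruy\`ere, Hansel, Michaux, Villemaire,
\emph{Logic and $p$-recognizable sets of integers},
Bull. Belg. Math. Soc. 1 (1994).

\bibitem{Schulz}
Chris Schulz,
\emph{Sublinear Michaux-Villemaire over $(\mathbb{N},+,k^{\mathbb{N}})$},
arXiv:2610.26409 (2026).

\end{thebibliography}
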